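# Dilating the canonical spectrum of a Cantor measure by integers prime to the base

## Theorems A and B: almost every prime is a spectral eigenvalue

The terms in the two theorems below are defined in the next section. Throughout, $e(x)=e^{2\pi i x}$, $\{x\}$ is the fractional part of $x$, the letter $p$ always denotes a prime, and $\varphi$ is Euler's function.

**Theorem A.** For every canonical Hadamard triple $(b,\mathcal D,\mathcal C)$ there are infinitely many primitively spectral integer eigenvalues. More precisely, all primes $p\le x$ with $p\nmid b$, with at most $O_b(x^{11/12})$ exceptions, are such eigenvalues.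

**Theorem B.** Fix a canonical Hadamard triple $(b,\mathcal D,\mathcal C)$, and put
$$T=\Big\{\sum_{j\ge1}c_jb^{-j}:\ c_j\in\mathcal C\Big\}.$$
Let $B$ be the set of integers $q\ge2$ coprime to $b$ such that $k/q\in T$ for some $k$ coprime to $q$.

1. For every $\varepsilon>0$, all but $O_{b,\varepsilon}(x^\varepsilon)$ of the primes $p\le x$ are primitively spectral integer eigenvalues.
2. The set of primitively spectral integer eigenvalues has a natural density $\delta$, and
$$0<\frac{\varphi(b)}b\prod_{q\in B}\Big(1-\frac1q\Big)\le\delta<\frac{\varphi(b)}b .$$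
For every $A>0$, $\#(B\cap[1,x])\ll_{A,b}x(\log x)^{-A}$. An integer $t$ coprime to $b$ is a spectral eigenvalue if and only if no divisor of $t$ lies in $B$.
3. For fixed $b$, a set of $t$'s of positive density, and all primes outside a set with $O_{b,\varepsilon}(x^\varepsilon)$ elements up to $x$ (for every $\varepsilon>0$), work simultaneously for all canonical Hadamard triples with base $b$.

The conjecture settled here is posed in the paper of Xing-Gang He, Zhi-Yi Wu and Feng-Li Yin, "Spectral eigenvalue problem of Cantor measures and Artin's primitive root conjecture", arXiv:2609.29038 (2026). It says that every canonical spectral pair has infinitely many primitively spectral integer eigenvalues, and Theorem A proves it. The proof of Theorem A uses nothing deeper about primes than Chebyshev's bound $\pi(x)\gg x/\log x$. Theorem B.1 relies on one cited theorem of Bourgain, Glibichuk and Konyagin.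

## Hadamard triples, Cantor measures, spectra, eigenvalues

**Definition (canonical Hadamard triple).** Let $b\ge2$ be an integer and let $\mathcal D,\mathcal C\subset\mathbb Z_{\ge0}$ be finite with $\#\mathcal D=\#\mathcal C=N\ge2$. The triple $(b,\mathcal D,\mathcal C)$ is a canonical Hadamard triple if

- (a) $0\in\mathcal D\cap\mathcal C$;
- (b) $\gcd(\mathcal D)=1$;
- (c) $\mathcal C\subset\{0,1,\dots,b-2\}$;
- (d) the matrix $\frac1{\sqrt N}[e(dc/b)]_{d\in\mathcal D,\,c\in\mathcal C}$ is unitary.

Since $\mathcal C$ has at least two elements, (c) forces $b\ge3$.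

*Running example.* Take $b=4$, $\mathcal D=\{0,1\}$, $\mathcal C=\{0,2\}$. The matrix is $\frac1{\sqrt2}\begin{pmatrix}1&1\\1&-1\end{pmatrix}$, which is unitary, and (a), (b), (c) are visible.

**Definition (the measure).** $\mu=\mu_{b,\mathcal D}$ is the probability measure determined by $\mu=\frac1N\sum_{d\in\mathcal D}\mu\circ\varphi_d^{-1}$ with $\varphi_d(x)=b^{-1}(x+d)$.

It has compact support. For $b=4$, $\mathcal D=\{0,1\}$ it is the law of $\sum_{j\ge1}\epsilon_j4^{-j}$ with independent fair bits $\epsilon_j\in\{0,1\}$. Put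
$$\hat\mu(\xi)=\int e(\xi x)\,d\mu(x),\qquad m(\xi)=\frac1N\sum_{d\in\mathcal D}e(d\xi).$$
The function $m$ is $1$-periodic. Self-similarity gives $\hat\mu(\xi)=m(\xi/b)\,\hat\mu(\xi/b)$, hence
$$\hat\mu(\xi)=\Big(\prod_{i=1}^{n}m(\xi/b^i)\Big)\hat\mu(\xi/b^n)\qquad(n\ge1).\tag{1}$$
In particular, if $m(\xi/b^i)=0$ for one $i\ge1$, then $\hat\mu(\xi)=0$.

**Definition (spectrum, eigenvalue).** A countable set $\Lambda\subset\mathbb R$ is a spectrum of $\mu$ if $\{e(\lambda x)\}_{\lambda\in\Lambda}$ is an orthonormal basis of $L^2(\mu)$. Let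
$$\Lambda(b,\mathcal C)=\Big\{\sum_{k=0}^nb^kc_k:\ n\ge0,\ c_k\in\mathcal C\Big\}.$$
By a result of Łaba and Wang, $\Lambda(b,\mathcal C)$ is a spectrum of $\mu_{b,\mathcal D}$ for every canonical Hadamard triple. The pair $(\mu_{b,\mathcal D},\Lambda(b,\mathcal C))$ is the canonical spectral pair. An integer $t\in\mathbb N$ is a spectral eigenvalue of this pair if $t\Lambda(b,\mathcal C)$ is also a spectrum of $\mu$. It is a primitively spectral integer eigenvalue if moreover $\gcd(t,b)=1$.

So the question is this: if we spread out a spectrum by a factor $t$ prime to $b$, we keep "the same number" of frequencies but make them sparser. Can the result still be a basis, and for how many $t$?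

*A failure by hand.* In the running example $m(\xi)=(1+e(\xi))/2$ vanishes exactly on $\frac12+\mathbb Z$, so by (1) $\hat\mu$ vanishes at every number $2\cdot4^j\cdot(\text{odd})$, $j\ge0$. Here $\Lambda(4,\mathcal C)=\{0,2,8,10,32,\dots\}$. Try $t=3$. An element of $3\Lambda(4,\mathcal C)$ is $\lambda=6\sum_k\epsilon_k4^k$ with $\epsilon_k\in\{0,1\}$, almost all zero. Let $j$ be the first index with $\epsilon_j=0$. Then, for some integer $s\ge0$,
$$\lambda+2=6\cdot\frac{4^j-1}{3}+2+6\cdot4^{j+1}s=2\cdot4^j(1+12s),$$
so $\hat\mu(\lambda+2)=0$. Hence $e(-2x)$ is orthogonal to all $e(\lambda x)$, $\lambda\in3\Lambda(4,\mathcal C)$, and $3$ is not a spectral eigenvalue. Note where $2$ comes from: $2/3=0.222\ldots$ in base $4$ is a fraction with denominator $t=3$ whose digits all lie in $\mathcal C$. Lemma 1 says that this is the only kind of obstruction.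

## The criterion: rational points of the digit set $T$

By (c), with $T$ as in Theorem B,
$$T\subset\Big[0,\frac{b-2}{b-1}\Big]\subset[0,1).$$

**Lemma 1.** Let $t\in\mathbb N$, $\gcd(t,b)=1$. Then $t\Lambda(b,\mathcal C)$ is a spectrum of $\mu=\mu_{b,\mathcal D}$ if and only if $T\cap\frac1t\mathbb Z=\{0\}$.

*Proof.* Let $\mathcal C'=t\mathcal C$ and $\Lambda'=t\Lambda(b,\mathcal C)=\Lambda(b,\mathcal C')$. For $c\in\mathcal C'$ let $\tau_c(\xi)=(\xi+c)/b$.

**Step 1: the dilated digits still form a Hadamard pair.** This step transfers (d) from $\mathcal C$ to $\mathcal C'$, and it is where $\gcd(t,b)=1$ enters. Let $\zeta=e(1/b)$. Orthogonality of the columns in (d) says $\sum_{d}\zeta^{d(c-c')}=0$ for $c\ne c'$ in $\mathcal C$. Apply the automorphism $\zeta\mapsto\zeta^t$ of $\mathbb Q(\zeta)$: then $\sum_d\zeta^{td(c-c')}=0$. So the square matrix $N^{-1/2}[e(dc/b)]_{d\in\mathcal D,c\in\mathcal C'}$ is unitary. Two consequences follow.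

First, for $c\ne c'$ in $\mathcal C'$ we have $m((c-c')/b)=0$. In particular $c\not\equiv c'\pmod b$, since otherwise this value would be $m(0)=1$.

Second, orthogonality of the rows gives, for every real $\xi$,
$$\sum_{c\in\mathcal C'}|m(\tau_c\xi)|^2=\frac1{N^2}\sum_{d,d'\in\mathcal D}e\Big(\frac{(d-d')\xi}b\Big)\sum_{c\in\mathcal C'}e\Big(\frac{(d-d')c}b\Big)=1,\tag{2}$$
because the inner sum is $N$ if $d=d'$ and $0$ otherwise.

**Step 2: orthogonality.** This step shows that $\{e(\lambda x)\}_{\lambda\in\Lambda'}$ is orthonormal, so only completeness is in question. Take two finite digit sequences in $\mathcal C'$, padded with zeros, that first differ at index $j$, with digits $c_j\neq c_j'$ there, and let $\lambda,\lambda'$ be their values. Then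
$$\lambda-\lambda'\equiv b^j(c_j-c_j')\pmod{b^{j+1}}.$$
By Step 1 this is nonzero modulo $b^{j+1}$, so $\lambda\ne\lambda'$, and expansions are unique. By periodicity $m((\lambda-\lambda')/b^{j+1})=m((c_j-c_j')/b)=0$, so $\hat\mu(\lambda-\lambda')=0$ by (1).

**Step 3: a function that measures completeness.** This step turns the problem into one about a single analytic function. Write $e_\xi(x)=e(\xi x)$ and let $P$ be the orthogonal projection of $L^2(\mu)$ onto the closed span of $\{e_\lambda\}_{\lambda\in\Lambda'}$. Put
$$Q(\xi)=\sum_{\lambda\in\Lambda'}|\hat\mu(\xi+\lambda)|^2=\|Pe_{-\xi}\|^2 ;$$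
the second equality holds because $\langle e_{-\xi},e_\lambda\rangle=\overline{\hat\mu(\xi+\lambda)}$. Then:

- $0\le Q\le1$, and $Q(0)=1$ since $0\in\Lambda'$.
- $Q\equiv1$ if and only if $\Lambda'$ is a spectrum. Indeed $Q(\xi)=1$ means that $e_{-\xi}$ lies in the closed span, and the exponentials $e_\xi$, $\xi\in\mathbb R$, are total in $L^2(\mu)$ by the Stone–Weierstrass theorem on the compact support of $\mu$.
- $Q$ is given on $\mathbb R$ by an everywhere convergent power series. Indeed $e_{-\xi}=\sum_n(-2\pi i\xi)^nx^n/n!$ converges absolutely in $L^2(\mu)$, and one inserts this in $Q(\xi)=\langle Pe_{-\xi},e_{-\xi}\rangle$.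
- Separating the lowest digit, $\Lambda'=\bigsqcup_{c\in\mathcal C'}(c+b\Lambda')$. The union is disjoint by distinctness mod $b$, and $0\in\mathcal C'$ takes care of one-digit elements. Since $\hat\mu(\xi+c+b\lambda)=m(\tau_c\xi+\lambda)\,\hat\mu(\tau_c\xi+\lambda)$ and $m$ is $1$-periodic,
$$Q(\xi)=\sum_{c\in\mathcal C'}|m(\tau_c\xi)|^2\,Q(\tau_c\xi).\tag{3}$$

**Step 4: if $Q\not\equiv1$, the minimum of $Q$ produces a nonzero point of $T\cap\frac1t\mathbb Z$.** This proves the "if" half. Choose $R\ge\max\mathcal C'/(b-1)$ so large that $\alpha:=\min_{[-R,R]}Q<1$. Each $\tau_c$ maps $[-R,R]$ into itself, because $(R+\max\mathcal C')/b\le R$. Let $Z=\{\xi\in[-R,R]:Q(\xi)=\alpha\}$. It is nonempty. It is finite, since otherwise it would accumulate and analyticity would give $Q\equiv\alpha$, against $Q(0)=1$.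

By (2), equation (3) writes $Q(\xi)$ as a weighted average of the values $Q(\tau_c\xi)$. If $\xi\in Z$, all these values are $\ge\alpha$ and their average is $\alpha$. So $m(\tau_c\xi)\ne0$ implies $\tau_c\xi\in Z$. In this case draw an edge $\xi\to\tau_c\xi$ labelled $c$. By (2) each vertex of this finite digraph on $Z$ has out-degree at least $1$. Let $F$ be a terminal strongly connected component, that is, one that no edge leaves.

*Every vertex of $F$ has out-degree $1$.* Suppose $\xi_0\in F$ has two out-edges with labels $c\ne c'$. Both stay in $F$, so we can return to $\xi_0$ and obtain return words $u$ and $v$ at $\xi_0$ that begin with $c$ and $c'$ respectively. Then $uv$ and $vu$ are return words of the same length $n$. A return word $c_1\dots c_n$ satisfies $\tau_{c_n}\cdots\tau_{c_1}\xi_0=\xi_0$, that is,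
$$(b^n-1)\,\xi_0=\sum_{j=1}^nb^{j-1}c_j.\tag{4}$$
Since the digits are distinct mod $b$, the value of the right side and $n$ determine the word. Hence $uv=vu$, contradicting their different first letters.

*Conclusion of Step 4.* So $F$ is a cycle. For $\xi\in F$ exactly one $c$ has $m(\tau_c\xi)\neq0$, and (2) gives $|m(\tau_c\xi)|=1$ for the successor $\tau_c\xi$. Every $\eta\in F$ is a successor, so $|m(\eta)|=1$. An average of $N$ unit numbers has modulus $1$ only if they are all equal. One of them is $e(0\cdot\eta)=1$, since $0\in\mathcal D$. Thus $d\eta\in\mathbb Z$ for all $d\in\mathcal D$, and $\gcd(\mathcal D)=1$ gives $\eta\in\mathbb Z$. Also $\eta\ne0$, because $Q(0)=1\ne\alpha$. Finally, (4) holds with $\eta$ in place of $\xi_0$ and the word read around the cycle, so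
$$\eta=\frac{1}{b^n-1}\sum_{j=1}^nb^{j-1}c_j=\sum_{j=1}^nc_j\sum_{k\ge0}b^{-(n+1-j)-kn}.$$
This is a periodic expansion $\sum_{i\ge1}c_i^*b^{-i}$ with digits in $\mathcal C'=t\mathcal C$. So $\eta\in tT$ and $0\ne\eta/t\in T\cap\frac1t\mathbb Z$.

**Step 5: a nonzero point of $T\cap\frac1t\mathbb Z$ gives an exponential orthogonal to everything.** This is the "only if" half, and it generalizes the computation for $t=3$. Let $0\ne\eta\in\mathbb Z\cap tT$, $\eta=\sum_{j\ge1}c_j'b^{-j}$ with $c_j'=tc_j$, $c_j\in\mathcal C$. Put $\eta_n=\sum_{j\ge1}c'_{n+j}b^{-j}$, so $\eta_0=\eta$ and $\eta_{n+1}=b\eta_n-c'_{n+1}$. All $\eta_n$ are nonnegative integers in a bounded set.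

None of them is $0$. If $\eta_{n+1}=0$, then $b\mid tc_{n+1}$, so $b\mid c_{n+1}\le b-2$, so $c_{n+1}=0$ and $\eta_n=0$. Descending, we would get $\eta=0$.

Some value repeats, say $\eta_r=\eta_{r+n}=:x_0>0$ with $n\ge1$. Iterating the recursion, $x_0=b^nx_0-\lambda_0$ with $\lambda_0=\sum_{j=0}^{n-1}b^ja_j$ and $a_j=c'_{r+n-j}\in\mathcal C'$. From $(b^n-1)x_0=\lambda_0$ we get $(b^{ni}-1)x_0=\lambda_0(1+b^n+\dots+b^{n(i-1)})$, so
$$-x_0\equiv\lambda_0\big(1+b^n+\dots+b^{n(i-1)}\big)\pmod{b^{ni}}\qquad(i\ge1).$$
In words: the $b$-adic digits of $-x_0$ in the digit system $\mathcal C'$ are $a_0,\dots,a_{n-1}$ repeated forever.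

Let $\lambda\in\Lambda'$. If its padded digits agreed everywhere with this periodic sequence, then $\lambda\equiv-x_0\pmod{b^{ni}}$ for all $i$, so $\lambda=-x_0<0$, which is impossible. So they first differ at some index $j$, and $\lambda+x_0\equiv b^j(c-c')\pmod{b^{j+1}}$ with $c\ne c'$ in $\mathcal C'$. As in Step 2, $\hat\mu(\lambda+x_0)=0$. Hence $Q(x_0)=0\ne1$, and $\Lambda'$ is not a spectrum. $\square$

For $t=1$ the condition is $T\cap\mathbb Z=\{0\}$, which holds since $T\subset[0,1)$. So Lemma 1 also contains the fact that $\Lambda(b,\mathcal C)$ itself is a spectrum.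

We now trade $T$, which depends on $\mathcal C$, for a condition that depends only on $b$. The digit $b-1$ is never in $\mathcal C$, which leaves a gap at the top of the unit interval. Put
$$G=\Big(\frac{b-2}{b-1},\,1\Big).$$

**Lemma 2.** If $x\in T$, then $\{b^nx\}\in T$, hence $\{b^nx\}\notin G$, for all $n\ge0$.

*Proof.* If $x=\sum_jc_jb^{-j}$, then $bx-c_1=\sum_jc_{j+1}b^{-j}\in T\subset[0,1)$, so $\{bx\}=bx-c_1\in T$. Iterate, and use $\{x\}=x$ for $n=0$. $\square$

Let $B_b$ be the set of $q\ge2$ with $\gcd(q,b)=1$ such that some $k$ coprime to $q$ satisfies $\{kb^n/q\}\notin G$ for all $n\ge0$. Equivalently, the base-$b$ expansion of some $\{k/q\}$ with $\gcd(k,q)=1$ avoids the digit $b-1$. Indeed a digit $b-1$ at position $n+1$ means $\{kb^n/q\}\ge\frac{b-1}b>\frac{b-2}{b-1}$. Conversely, if all digits are at most $b-2$, every shift is at most $\frac{b-2}{b-1}$. By Lemma 2, $B\subset B_b$.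

**Proposition 3.** Let $\gcd(t,b)=1$. Then $t$ is a spectral eigenvalue if and only if no divisor of $t$ lies in $B$. In particular this holds if no divisor of $t$ lies in $B_b$. A prime $p\nmid b$ with $p\notin B_b$ is a primitively spectral integer eigenvalue.

*Proof.* By Lemma 1, $t$ fails exactly when $T\cap\frac1t\mathbb Z$ contains a nonzero number. In lowest terms such a number is $k/q$ with $q\mid t$, and $q\ge2$ because $T\subset[0,1)$, so $q\in B$. Conversely, if $q\mid t$ and $q\in B$, then some $k/q\in T$ in lowest terms, which is nonzero because $q\ge2$, and it lies in $\frac1t\mathbb Z$. The rest follows from $B\subset B_b$ and the fact that the divisors of $p$ are $1$ and $p$. $\square$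

## Base 4 by hand

In the running example, $q\in B$ if and only if some $k/q$ in lowest terms, $0<k<q$, has all base-$4$ digits in $\{0,2\}$. (For $q$ coprime to $4$ the expansion is unique and purely periodic, with period the order of $4$ mod $q$.)

- $q=3$: $2/3=0.\overline{2}$, so $3\in B$. This is the failure found above.
- $q=5$: $4^2-1=15$ and $k/5=3k/15$, so the periods are $03,12,21,30$. None uses only $0,2$, so $5$ is an eigenvalue.
- $q=7$: $4^3-1=63$, $k/7=9k/63$, periods $021,102,123,210,231,312$. So $7$ is an eigenvalue.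
- $q=17$: $4^4-1=255$ and $k/17=15k/255$. A period with digits in $\{0,2\}$ has value $2S$, where $S\le85$ has base-$4$ digits in $\{0,1\}$. From $15\mid 2S$ we get $15\mid S$, and the positive candidates $15,30,45,60,75$ are $33,132,231,330,1023$ in base $4$. None works, so $17$ is an eigenvalue.
- $q=85=5\cdot17$: the period $0222$ has value $42$, and $42/255=14/85$ is in lowest terms. So $85\in B$, and $85$ is not an eigenvalue.

The last line is a warning: $5$ and $17$ are eigenvalues and their product is not. So results about primes do not settle the density statement in Theorem B by themselves; composite $q$ have to be treated.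

Passing from $B$ to $B_b$ also loses something. Here $G=(\frac23,1)$. The orbit $\{\frac25,\frac35\}$ and the orbit $\{\frac17,\frac47,\frac27\}$ avoid $G$, so $5,7\in B_4\setminus B$. But $11\notin B_4$: the two orbits of $4$ on nonzero residues mod $11$ are $\{1,4,5,9,3\}$ and $\{2,8,10,7,6\}$, which contain $9$ and $10$, and $\frac9{11},\frac{10}{11}>\frac23$.

From here on the task is to show that for most primes $p$, **every** orbit $\{kb^n/p\}_{n\ge0}$, $p\nmid k$, enters the fixed interval $G$.

## Primitive roots, subgroup sums, and the barrier at $\sqrt p$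

**Primitive roots.** If $b$ is a primitive root mod $p$ and $p>b$, every orbit is all of $\{\frac1p,\dots,\frac{p-1}p\}$. It contains $\frac{p-1}p=1-\frac1p>1-\frac1{b-1}$, a point of $G$. So $p\notin B_b$. To get infinitely many eigenvalues this way we would need infinitely many primes with primitive root $b$, which is the subject of Artin's primitive root conjecture. For $b=4$ the method gives nothing: $4^{(p-1)/2}=2^{p-1}\equiv1$ for odd $p$.

**Exponential sums.** We do not need the whole orbit of residues, only one visit to $G$, and a weak form of equidistribution is enough.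

**Lemma 4.** There are $A_0\in\mathbb N$ and $\delta_0\in(0,1]$, depending only on $b$, such that any $\theta_1,\dots,\theta_M\in\mathbb R/\mathbb Z$ with
$$\Big|\sum_{j=1}^Me(a\theta_j)\Big|\le\delta_0M\qquad\text{for all integers }1\le|a|\le A_0$$
contain a point of $G$ mod $1$.

*Proof.* Let $g\ge0$ be continuous on $\mathbb R/\mathbb Z$, not identically zero, supported in $G$, and let $\eta=\frac12\int g>0$. By Weierstrass there is a real trigonometric polynomial $f$ with $|f-(g-\eta)|\le\eta/2$ everywhere. Off $G$ we have $f\le-\eta/2<0$, while $\hat f(0)=\int f\ge\int g-\frac32\eta=\frac12\eta>0$. Let $A_0\ge1$ be at least the degree of $f$, and choose $\delta_0\in(0,1]$ with $\delta_0\sum_{a\ne0}|\hat f(a)|<\hat f(0)$. If no $\theta_j$ lay in $G$, then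
$$0>\frac1M\sum_jf(\theta_j)=\sum_a\hat f(a)\,\frac1M\sum_je(a\theta_j)\ge\hat f(0)-\delta_0\sum_{a\ne0}|\hat f(a)|>0,$$
a contradiction. $\square$

**The natural first attempt.** Take the whole orbit. Let $H=\langle b\rangle\le\mathbb F_p^*$ and $S(a)=\sum_{h\in H}e(ah/p)$. Since $S(ah)=S(a)$ for $h\in H$, and $\sum_{a\bmod p}|S(a)|^2=p|H|$, we get $|H|\,|S(a)|^2\le p|H|$, that is, $|S(a)|\le\sqrt p$ for $p\nmid a$. Lemma 4 then gives $p\notin B_b$ as soon as $p>A_0$ and $\operatorname{ord}_p(b)\ge\sqrt p/\delta_0$.

How many primes have a smaller order? If $\operatorname{ord}_p(b)\le Y$, then $p$ divides $\prod_{n\le Y}(b^n-1)$, which has at most $\sum_{n\le Y}n\log_2b\le Y^2\log_2b$ prime divisors. To cover primes up to $x$ we need $Y=\sqrt x/\delta_0$, and then the bound on exceptions is $x\log_2b/\delta_0^2\ge x$. That exceeds the number of primes up to $x$, so it says nothing. The elementary lower bound for orders and the elementary upper bound for sums both stop at $\sqrt p$, from opposite sides.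

**Using the product structure naively.** One might take only $b^i$ with $i<L$ and use the double sum over $b^{i+j}=b^ib^j$. Let $y_0,\dots,y_{L-1}$ be distinct mod $p$. By Cauchy–Schwarz,
$$\Big|\sum_{i,j}e(ay_iy_j/p)\Big|^2\le L\sum_i\Big|\sum_je(ay_iy_j/p)\Big|^2\le L\sum_{v\bmod p}\Big|\sum_je(avy_j/p)\Big|^2=pL^2 .$$
So the sum is at most $L\sqrt p$, which beats the trivial $L^2$ only for $L>\sqrt p$: the same barrier. The loss is in the second inequality, where the $L$ points $y_i$ were enlarged to all $p$ residues. To lose less, one should use that the short set $\{b^i\}$ has few additive coincidences.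

## Short pieces of the orbit and their additive energy

The idea is to replace the full orbit by the first $L\approx X^{1/3}$ powers of $b$, for primes $p\in(X,2X]$, and to use the number of solutions of $b^i+b^j\equiv b^k+b^l\pmod p$. In $\mathbb Z$ this equation has only trivial solutions. Modulo $p$ a nontrivial solution means that $p$ divides one of few nonzero integers of modest size, so for most $p$ there are few.

Here is the bookkeeping that tells us which $L$ to use. If the energy is about $L^2$, Lemma 5 below bounds the normalized sum by about $(p/L^4)^{1/8}$, so we need $L>X^{1/4}$. On the other side, the total number of extra coincidences over all primes in $(X,2X]$ is at most about $L^5$, and a bad prime has about $L^2$ of them, so there are about $L^3$ bad primes and we need $L$ no larger than about $X^{1/3}$. There is room between $\frac14$ and $\frac13$. We take $L\approx X^{1/3}$ and raise the energy threshold by $X^{1/12}$, which makes the bad primes rare.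

**Lemma 5.** Let $p$ be prime, $y_0,\dots,y_{L-1}\in\mathbb Z$, and $E=\#\{(i,j,k,l):y_i+y_j\equiv y_k+y_l\pmod p\}$. For $p\nmid a$,
$$\Big|\sum_{i,j}e(ay_iy_j/p)\Big|^8\le p\,L^8E^2.$$

*Proof.* Call the sum $S$. By Cauchy–Schwarz in $i$, and opening the square,
$$|S|^2\le L\sum_i\sum_{j,j'}e\big(ay_i(y_j-y_{j'})/p\big)=L\sum_{v\in\mathbb F_p}\rho(v)F(v),$$
where $\rho(v)=\#\{(j,j'):y_j-y_{j'}\equiv v\}$ and $F(v)=\sum_ie(ay_iv/p)$. Write $\rho|F|=\rho^{1/2}\cdot\rho^{1/2}\cdot|F|$ and use Hölder with exponents $2,4,4$:
$$\Big|\sum_v\rho F\Big|^4\le\Big(\sum_v\rho\Big)^2\Big(\sum_v\rho^2\Big)\Big(\sum_v|F|^4\Big).$$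
Here $\sum\rho=L^2$. Next, $\sum\rho^2$ counts $y_j-y_{j'}\equiv y_k-y_{k'}$, that is, $y_j+y_{k'}\equiv y_k+y_{j'}$, so it equals $E$. Finally, since $a$ is invertible mod $p$, orthogonality in $v$ gives $\sum_v|F(v)|^4=pE$. Hence $|\sum_v\rho F|^4\le L^4\cdot E\cdot pE$, and $|S|^8\le L^4\cdot L^4pE^2$. $\square$

From now on $X$ denotes a power of $2$ with $X\ge8$, and $L=\lfloor X^{1/3}\rfloor$. Since $X^{1/3}\ge2$, we have $L\ge\frac12X^{1/3}$. For primes $p\in(X,2X]$ with $p\nmid b$ let
$$E_p=\#\{(i,j,k,l)\in\{0,\dots,L-1\}^4:\ b^i+b^j\equiv b^k+b^l\pmod p\}.$$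
Let $\mathcal E_X$ be the set of those $p$ with $E_p>4L^2X^{1/12}$, and let $\mathcal E=\bigcup_X\mathcal E_X\cup\{p\le8\}$.

**Lemma 6.** $\#\mathcal E_X\le X^{11/12}\log b$.

*Proof.* Since $b\ge3$, the integer $b^i+b^j$ has base-$b$ digits $1,1$ or a single digit $2$. By uniqueness of expansions, $b^i+b^j=b^k+b^l$ in $\mathbb Z$ only if $\{i,j\}=\{k,l\}$ as multisets. That accounts for at most $2L^2$ quadruples. For any other quadruple, $b^i+b^j-b^k-b^l$ is a nonzero integer of absolute value less than $2b^{L-1}<b^L$, so it has at most $L\log b/\log X$ prime divisors exceeding $X$. Summing over the at most $L^4$ such quadruples,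
$$\sum_{p\in(X,2X],\,p\nmid b}\max(E_p-2L^2,0)\le\frac{L^5\log b}{\log X}.$$
Each $p\in\mathcal E_X$ contributes at least $4L^2X^{1/12}-2L^2\ge2L^2X^{1/12}$. Therefore
$$\#\mathcal E_X\le\frac{L^3X^{-1/12}\log b}{2\log X}\le X^{11/12}\log b.\qquad\square$$

The next proposition is stated with two extra parameters. For Theorem A one needs only $g=1$ and $\theta_0=0$; the step $g$ and the shift $\theta_0$ are what composite denominators will require.

**Proposition 7.** There is $X_0=X_0(b)\ge8$ such that the following holds. Let $X\ge X_0$, let $p\in(X,2X]$ be a prime with $p\nmid b$ and $p\notin\mathcal E$, let $1\le g\le X^{1/96}$ be an integer, let $p\nmid k_1$, and let $\theta_0\in\mathbb R$. Then $\theta_0+k_1b^{gn}/p\in G$ mod $1$ for some $n\ge0$.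

*Proof.* Let $L'=\lceil L/g\rceil$, the number of $i\ge0$ with $gi<L$, and $y_i=b^{gi}$ for $0\le i<L'$. Because $i\mapsto gi$ maps injectively into $\{0,\dots,L-1\}$, the energy of $y_0,\dots,y_{L'-1}$ is at most $E_p\le4L^2X^{1/12}$. By Lemma 5 (with $L'$ terms), for $p\nmid a$,
$$\Big(\frac1{L'^2}\Big|\sum_{i,j<L'}e\big(ab^{g(i+j)}/p\big)\Big|\Big)^8\le\frac{p\,(4L^2X^{1/12})^2}{L'^8}\le\frac{32\,X^{7/6}g^8}{L^4}\le512\,X^{7/6-4/3+1/12}=512\,X^{-1/12}.$$
Here we used $p\le2X$ and $L'\ge L/g$, then $L^4\ge X^{4/3}/16$ and $g^8\le X^{1/12}$. Since $512^{1/8}<3$, the normalized sum is at most $3X^{-1/96}$.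

Apply Lemma 4 to the $L'^2$ points $\theta_0+k_1b^{g(i+j)}/p$. If $A_0<X_0$, then $p\nmid ak_1$ for $1\le|a|\le A_0<p$, and the common factor $e(a\theta_0)$ has modulus $1$. So the hypothesis of Lemma 4 holds once $X_0>A_0$ and $3X_0^{-1/96}\le\delta_0$. A point in $G$ has the form $\theta_0+k_1b^{gn}/p$ with $n=i+j$. $\square$

## Proof of Theorem A

Let $p\in(X,2X]$ with $X\ge X_0$, $p\nmid b$, $p\notin\mathcal E$. For each $k$ with $p\nmid k$, Proposition 7 with $g=1$, $\theta_0=0$, $k_1=k$ gives $n$ with $\{kb^n/p\}\in G$. So $p\notin B_b$, and by Proposition 3 $p$ is a primitively spectral integer eigenvalue.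

The primes $p\le x$, $p\nmid b$, not covered are $O_b(1)$ small ones together with members of $\mathcal E_X$ for powers of two $X<x$. By Lemma 6 their number is at most
$$O_b(1)+\sum_{X<x}X^{11/12}\log b=O_b(x^{11/12}),$$
a geometric sum. By Chebyshev $\pi(x)\gg x/\log x$, so infinitely many primes are covered. $\blacksquare$

## Thinner exceptional sets of primes (Theorem B.1)

For the sharper count of exceptional primes we return to the full subgroup $\langle b\rangle$, and replace the bound $\sqrt p$ by the following theorem, which we quote.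

**Theorem** (J. Bourgain, A. Glibichuk, S. Konyagin, J. London Math. Soc. (2) 73 (2006), 380–398). For every $\varepsilon>0$ there are $\delta>0$ and $C_\varepsilon$ such that for every prime $p$ and every subgroup $H\le\mathbb F_p^*$ with $|H|\ge p^\varepsilon$,
$$\max_{p\nmid a}\Big|\sum_{h\in H}e(ah/p)\Big|\le C_\varepsilon\,p^{-\delta}|H|.$$

*Proof of Theorem B.1 and of the prime statement in B.3.* We show that all primes $p\le x$ with $p\nmid b$, except $O_{b,\varepsilon}(x^\varepsilon)$ of them, lie outside $B_b$. Since $B_b$ depends only on $b$, Proposition 3 then gives both statements.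

Suppose $p\nmid b$ and $\operatorname{ord}_p(b)\ge p^\varepsilon$. Put $H=\langle b\rangle$ and let $p\nmid k$. For $1\le|a|\le A_0<p$ the points $kh/p$, $h\in H$, satisfy $|\sum_he(akh/p)|\le C_\varepsilon p^{-\delta}|H|\le\delta_0|H|$ once $p\ge p_0(\varepsilon,b)$. By Lemma 4 one of them lies in $G$ mod $1$. As $k$ was arbitrary, $p\notin B_b$.

Suppose instead $p\le x$, $p\nmid b$ and $\operatorname{ord}_p(b)<p^\varepsilon\le x^\varepsilon$. Then $p$ divides the nonzero integer $\prod_{n\le x^\varepsilon}(b^n-1)$, which has at most $\sum_{n\le x^\varepsilon}n\log_2b\ll_bx^{2\varepsilon}$ prime divisors. The primes below $p_0$ and those dividing $b$ add $O_{b,\varepsilon}(1)$. Replace $\varepsilon$ by $\varepsilon/2$. $\square$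

## Composite denominators

The example $85=5\cdot17$ shows that $q$ can be in $B$ although its prime factors are not. We now prove that $B_b$ is nevertheless very sparse. The idea is to write $q=pm$ with $p$ the largest prime factor, and to move along the orbit only by exponents divisible by $\operatorname{ord}_m(b)$. Along these exponents the component of $kb^n/q$ with denominator $m$ stands still, and becomes the shift $\theta_0$ of Proposition 7. The component with denominator $p$ runs through powers of $b^g$, where $g=\gcd(\operatorname{ord}_p(b),\operatorname{ord}_m(b))$. So we need $g\le X^{1/96}$ for most $q$. This will follow because for typical $q$ the numbers $p'-1$, for the large primes $p'\mid q$, have small common divisors.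

The $v$-smooth part of $q$ is its largest divisor all of whose prime factors are at most $v$; for instance the $3$-smooth part of $60$ is $12$.

**Lemma 8.** There is $v_0$ such that for $v\ge v_0$, $W\ge1$, $x\ge1$,
$$\#\{q\le x:\ \text{the }v\text{-smooth part of }q\text{ exceeds }W\}\ll xW^{-1/\log v}\log v .$$

*Proof.* Let $\sigma=1/\log v$ and $v_0=e^4$, so $\sigma\le\frac14$. At most $x/w$ integers $q\le x$ have $v$-smooth part $w$. Since $(w/W)^\sigma\ge1$ for $w>W$, the count is at most
$$\sum_{\substack{w>W\\ w\ v\text{-smooth}}}\frac xw\le xW^{-\sigma}\sum_{w\ v\text{-smooth}}w^{-1+\sigma}=xW^{-\sigma}\prod_{p\le v}(1-p^{-1+\sigma})^{-1}.$$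
The logarithm of the product is $\sum_{p\le v}p^{-1+\sigma}+O(1)$, because $p^{-1+\sigma}\le2^{-3/4}<1$ and $\sum_pp^{-2+2\sigma}\le\sum_pp^{-3/2}$ converges. For $p\le v$, convexity of the exponential on $[0,1]$ gives $p^\sigma=e^{\log p/\log v}\le1+(e-1)\frac{\log p}{\log v}$. By Mertens' theorems $\sum_{p\le v}\frac1p=\log\log v+O(1)$ and $\sum_{p\le v}\frac{\log p}p=\log v+O(1)$, so
$$\sum_{p\le v}p^{-1+\sigma}\le\sum_{p\le v}\frac1p+\frac{e-1}{\log v}\sum_{p\le v}\frac{\log p}p\le\log\log v+O(1).$$
Hence the product is $O(\log v)$. $\square$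

**Proposition 9.** For every $A>0$, $\#(B_b\cap[1,x])\ll_{A,b}x(\log x)^{-A}$.

*Proof.* We may take $x$ large in terms of $A$ and $b$. Set $\ell=\log\log x$ and
$$z=e^{\ell^2},\quad y=e^{(\log x)/\ell^2},\quad W=e^{(\log x)/\ell^3},\quad D=(\log x)^{A+2},\quad K=\frac{A+1}{\log2}.$$
For large $x$ we have $8<z<y$. Let $P(q)$ be the largest prime factor of $q$ and $\omega(q)$ the number of its distinct prime factors.

**Step 1: properties of a typical $q$.** This step lists what we need and counts the failures. Among $2\le q\le x$ with $\gcd(q,b)=1$, all of the following hold with $O_{A,b}(x(\log x)^{-A})$ exceptions.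

- **(E1)** *The $z$-smooth part $w$ of $q$ is at most $W$.* By Lemma 8 with $v=z$, $\log v=\ell^2$, the exceptions number $\ll x\,e^{-(\log x)/\ell^5}\ell^2$.
- **(E2)** *$P(q)>y$.* An exception is $y$-smooth, so it equals its own $y$-smooth part. Those with $q>\sqrt x$ number $\ll x\,(\sqrt x)^{-\ell^2/\log x}\log y\le xe^{-\ell^2/2}\log x$ by Lemma 8; at most $\sqrt x$ others exist. Note $e^{-\ell^2/2}=(\log x)^{-\ell/2}$.
- **(E3)** *$p^2\nmid q$ for all primes $p>z$.* Exceptions: at most $x\sum_{n>z}n^{-2}\ll xe^{-\ell^2}$.
- **(E4)** *$P(q)\notin\mathcal E$.* Given (E2), a failure has a prime factor $p\in\mathcal E$ with $p>y$. If $p\in\mathcal E_X$, then $p>X\ge p/2>y/2$. By Lemma 6 the exceptions number at most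
$$\sum_{p\in\mathcal E,\,p>y}\frac xp\le x\sum_{X\ge y/2}X^{-1/12}\log b\ll_bx\,y^{-1/12}.$$
- **(E5)** *Any two distinct primes $p,p'>z$ dividing $q$ satisfy $\gcd(p-1,p'-1)\le D$.* In a failure, $pp'\mid q$ and $p\equiv p'\equiv1\pmod d$ for some $d>D$. So the exceptions number at most
$$\sum_{d>D}x\Big(\sum_{\substack{1<n\le x\\ n\equiv1(d)}}\frac1n\Big)^2\le\sum_{d>D}x\Big(\frac{1+\log x}d\Big)^2\ll\frac{x(\log x)^2}D=x(\log x)^{-A},$$
where we wrote $n=1+jd\ge jd$ with $1\le j\le x/d$.
- **(E6)** *$\omega(q)\le K\ell$.* With $\tau$ the divisor function, $\sum_{q\le x}2^{\omega(q)}\le\sum_{q\le x}\tau(q)\le x(1+\log x)$. A failure has $2^{\omega(q)}>2^{K\ell}=(\log x)^{K\log2}=(\log x)^{A+1}$, so the exceptions number $\ll x(\log x)^{-A}$.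

Each of these bounds is $O_{A,b}(x(\log x)^{-A})$. It remains to show that a $q$ with (E1)–(E6) is not in $B_b$. Fix such a $q$ and set $p=P(q)>y>z$. By (E3), $q=pm$ with $p\nmid m$. Let $X$ be the power of $2$ with $X<p\le2X$, so $X\ge y/2$.

**Step 2: the orders of $b$ mod $p$ and mod $m$ have a small common divisor.** This step bounds $g=\gcd(\operatorname{ord}_p(b),\operatorname{ord}_m(b))$ (with $\operatorname{ord}_1(b)=1$). We have $\operatorname{ord}_p(b)\mid p-1$. The $z$-smooth part of $m$ is $w$, since $p>z$, and by (E3) the primes $p'>z$ divide $m$ at most once. So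
$$\operatorname{ord}_m(b)\ \Big|\ \varphi(m)=\varphi(w)\prod_{p'\mid m,\ p'>z}(p'-1).$$
Since $\gcd(a,uv)\le\gcd(a,u)\gcd(a,v)$, the number $g$ is at most $\gcd(p-1,\varphi(w))\prod_{p'}\gcd(p-1,p'-1)$. The first factor is at most $w\le W$ by (E1). Each $p'$ differs from $p$, so its factor is at most $D$ by (E5), and there are at most $K\ell$ of them by (E6). As $\log D=(A+2)\ell$,
$$g\le W\cdot D^{K\ell}=\exp\Big(\frac{\log x}{\ell^3}+(A+2)K\ell^2\Big)\le(y/2)^{1/96}\le X^{1/96}$$
for large $x$, because $\log\big((y/2)^{1/96}\big)=\frac{\log x}{96\ell^2}-\frac{\log2}{96}$.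

**Step 3: exponents that freeze the component with denominator $m$.** This step reduces to Proposition 7. In the cyclic group $\langle b\rangle\le\mathbb F_p^*$ of order $\operatorname{ord}_p(b)$, the element $b^r$ generates the same subgroup as $b^{\gcd(r,\operatorname{ord}_p(b))}$. With $r=\operatorname{ord}_m(b)$ this reads $\langle b^{\operatorname{ord}_m(b)}\rangle=\langle b^g\rangle$. So for each $n\ge0$ there is $r_n\ge0$, divisible by $\operatorname{ord}_m(b)$, with
$$b^{r_n}\equiv b^{gn}\pmod p,\qquad b^{r_n}\equiv1\pmod m.$$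
Let $\gcd(k,q)=1$. By the Chinese remainder theorem $k\equiv k_1m+k_2p\pmod q$ for some $k_1,k_2$, that is, $k/q\equiv k_1/p+k_2/m$ mod $1$, and $p\nmid k_1$ because $p\nmid k$. Therefore
$$\frac{kb^{r_n}}q\equiv\frac{k_2}m+\frac{k_1b^{gn}}p\pmod1.$$
For large $x$ we have $X\ge y/2\ge X_0$. Also $p\nmid b$, $p\notin\mathcal E$ by (E4), and $g\le X^{1/96}$. Proposition 7 with $\theta_0=k_2/m$ gives $n$ with $\{kb^{r_n}/q\}\in G$. As $k$ was arbitrary, $q\notin B_b$. $\square$

## Sets of multiples and the density (Theorem B.2 and B.3)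

The bound on $B$ in Theorem B.2 is Proposition 9, since $B\subset B_b$. The divisor criterion is Proposition 3. What remains is the density. By Proposition 3, eigenvalues prime to $b$ are integers avoiding a set of divisors, so we need a lower bound for the density of such integers.

**Lemma 10** (Heilbronn–Rohrbach inequality). Let $\mathcal F$ be a finite set of integers $\ge2$. The integers $t$ divisible by no element of $\mathcal F$ form a periodic set of density at least $\prod_{a\in\mathcal F}(1-\frac1a)$.

*Proof.* Let $M=\prod_{a\in\mathcal F}a$. The set is periodic mod $M$. Choose $t$ uniformly mod $M$, and for $p\mid M$ let $V_p=\min(v_p(t),v_p(M))$, where $v_p$ is the $p$-adic valuation. By the Chinese remainder theorem the $V_p$ are independent. For $a\in\mathcal F$, $a\mid t$ means $V_p\ge v_p(a)$ for all $p\mid M$. So the indicator $f_a$ of "$a\nmid t$" is a function of $(V_p)_{p\mid M}$, nonincreasing in each coordinate, with mean $1-\frac1a$.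

We claim Harris' inequality: if $f,h$ are functions of independent variables, each taking finitely many real values, and are nonincreasing in each coordinate, then $\mathbb E[fh]\ge\mathbb E[f]\,\mathbb E[h]$. For one variable $s$, let $s'$ be an independent copy; then $(f(s)-f(s'))(h(s)-h(s'))\ge0$, and taking expectations gives $2\mathbb E[fh]-2\mathbb E[f]\mathbb E[h]\ge0$. For several variables use induction. Condition on the last variable $s$ and put $f_1(s)=\mathbb E[f\mid s]$, $h_1(s)=\mathbb E[h\mid s]$, which are nonincreasing in $s$. By the induction hypothesis $\mathbb E[fh\mid s]\ge f_1(s)h_1(s)$, and by the one-variable case $\mathbb E[f_1h_1]\ge\mathbb E[f_1]\mathbb E[h_1]=\mathbb E[f]\mathbb E[h]$.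

Products of nonnegative nonincreasing functions are nonincreasing, so applying the claim repeatedly gives $\mathbb E\big[\prod_af_a\big]\ge\prod_a\mathbb E[f_a]=\prod_a(1-\frac1a)$. $\square$

**Step 1: the density exists and is positive.** Let $\mathcal A=B\cup\{p:\ p\mid b\}\subset[2,\infty)$. By Proposition 3, the primitively spectral integer eigenvalues are exactly the $t\in\mathbb N$ divisible by no $a\in\mathcal A$. Proposition 9 with $A=2$, applied on the intervals $(2^k,2^{k+1}]$, gives
$$\sum_{a\in\mathcal A}\frac1a\ll_b1+\sum_{k\ge1}\frac{2^{k+1}}{2^k\,(\log 2^{k+1})^2}<\infty.\tag{5}$$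
For $Y\ge2$ let $\mathcal A_Y=\mathcal A\cap[1,Y]$, and let $d_Y$ be the density of the periodic set of integers with no divisor in $\mathcal A_Y$. The number of $t\le x$ divisible by some $a\in\mathcal A$ with $a>Y$ is at most $x\sum_{a\in\mathcal A,\,a>Y}\frac1a$. So the set of eigenvalues prime to $b$ has upper density at most $d_Y$ and lower density at least $d_Y-\sum_{a\in\mathcal A,\,a>Y}\frac1a$. The $d_Y$ decrease with $Y$, and the tails tend to $0$ by (5). Hence the density exists and equals $\delta=\lim_{Y\to\infty}d_Y$. By Lemma 10,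
$$\delta\ge\prod_{a\in\mathcal A}\Big(1-\frac1a\Big)=\prod_{p\mid b}\Big(1-\frac1p\Big)\prod_{q\in B}\Big(1-\frac1q\Big)=\frac{\varphi(b)}b\prod_{q\in B}\Big(1-\frac1q\Big)>0,$$
where the product is positive because $\sum_{a\in\mathcal A}\frac1a<\infty$ and every factor is at least $\frac12$.

**Step 2: the density is strictly less than $\varphi(b)/b$.** For this we exhibit one element of $B$. Take $0\ne c\in\mathcal C$. Then $1\le c\le b-2$ and
$$\frac c{b-1}=\sum_{j\ge1}cb^{-j}\in T\cap(0,1).$$
Its reduced denominator $q_0\ge2$ divides $b-1$, so it is coprime to $b$, and $q_0\in B$. By Proposition 3 no multiple of $q_0$ coprime to $b$ is a spectral eigenvalue. Hence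
$$\delta\le\frac{\varphi(b)}b\Big(1-\frac1{q_0}\Big)<\frac{\varphi(b)}b .$$
In the running example $c=2$, $q_0=3$, and $\delta\le\frac12\cdot\frac23=\frac13$. This completes B.2.

**Step 3: one set of $t$ for all triples with base $b$.** Repeat Step 1 with $B_b$ in place of $B$, which is allowed because Proposition 9 bounds $B_b$. The integers $t$ coprime to $b$ with no divisor in $B_b$ have positive density. By Proposition 3 each of them is a spectral eigenvalue for every canonical Hadamard triple with base $b$, because $B_b$ depends only on $b$. The statement about primes in B.3 was proved together with B.1. $\blacksquare$
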